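# The total rank formula: which modules carry the rank of $F^e_*M$

## 1. The theorem and the vocabulary in its statement

**Theorem 1 (total rank formula).** Let $(R,\mathfrak m)$ be an F-finite Noetherian local ring of prime characteristic $p$ that satisfies KRS. Let $M$ be a finitely generated $R$-module and $\mathfrak p$ a minimal prime of $\operatorname{Supp}M$ with $\dim R/\mathfrak p=\dim M$. If some F-contributor, in $\mathrm{find}(M)$ or not, has $\mathfrak p$ as an associated prime, then
$$\sum_{X\in\mathrm{find}(M)}\mathrm{cs}(M\leadsto X)_{\mathfrak p}\,\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M),\tag{1}$$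
and all such F-contributors lie in $\mathrm{find}(M)$. Otherwise the left side of (1) is $0$.

We now unpack this. The condition **KRS** says that every finitely generated $R$-module is a direct sum of indecomposable modules, uniquely up to isomorphism and order of the summands. Complete local rings satisfy it, by the Krull–Schmidt theorem. We do not assume that indecomposable modules have local endomorphism rings.

For a finitely generated module $M$, the module $F^e_*M$ is $M$ with $R$ acting through the $e$-th Frobenius map: $a\in R$ acts on $F^e_*M$ as $a^{p^e}$ acts on $M$. F-finiteness makes $F^e_*M$ finitely generated. With $k=R/\mathfrak m$, the number $\alpha=\alpha(R)$ is defined by $[F_*k:k]=p^{\alpha}$; it is $0$ when $k$ is perfect.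

**Definition (multiplicities).** For $X$ indecomposable, $\operatorname{mult}_X(N)$ is the number of copies of $X$ in a KRS decomposition of $N$, and $m_e(M\leadsto X)=\operatorname{mult}_X(F^e_*M)$. The set $\mathrm{find}(M)$ consists of the isomorphism classes of indecomposable $X$ with $m_e(M\leadsto X)>0$ for some $e\ge0$.

We write $X^a\mid N$ if $X^a$ is isomorphic to a direct summand of $N$. By KRS this holds if and only if $a\le\operatorname{mult}_X(N)$: decompose a complement and use uniqueness.

**Definition (rank at a prime).** $\operatorname{rk}_{\mathfrak p}(N)=\ell_{R_{\mathfrak p}}(N_{\mathfrak p})$. It is finite when $\mathfrak p$ is minimal in $\operatorname{Supp}N$.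

**Definition (Cesàro F-splitting signature).**
$$\mathrm{cs}(M\leadsto X)_{\mathfrak p}=\limsup_{n\to\infty}\frac1n\sum_{e=1}^n\frac{m_e(M\leadsto X)}{p^{e(\dim(R/\mathfrak p)+\alpha)}}.$$
The symbol $\mathrm{cs}(M\leadsto X)$, without a prime, is the same quantity with $\dim(R/\mathfrak p)$ replaced by $\dim X$.

**Definition (F-contributor).** An indecomposable finitely generated module $X$ is an F-contributor if $\mathrm{cs}(N\leadsto X)>0$ for some finitely generated $N$ with $\dim N=\dim X$.

The normalization comes from the **rank identity**. If $\mathfrak p$ is a minimal prime of $\operatorname{Supp}M$ with $\dim R/\mathfrak p=\dim M$, then for every $e$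
$$\sum_X m_e(M\leadsto X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)\,p^{e(\dim(R/\mathfrak p)+\alpha)}.\tag{2}$$
This is additivity of length together with the standard degree formula for Frobenius on $\kappa(\mathfrak p)$; we take it as given. So the rank of $F^e_*M$ grows at a known rate and is shared among the indecomposable summands. Formula (1) asks whether the shares of the individual $X$, averaged over $e$ separately for each $X$, still add up to everything.

The formula was posed as a conjecture by Alapan Mukhopadhyay and Ilya Smirnov, "A dynamical approach to Frobenius splitting", arXiv:2610.40392 (2026).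

**Conjecture (total rank formula).** Let $M$ be finitely generated and $\mathfrak p$ a minimal prime of dimension $\dim M$ in $\operatorname{Supp}M$. Suppose that $\mathrm{find}(M)$ contains an F-contributor $X$ with $\mathfrak p\in\operatorname{Ass}X$. Then the total rank formula (1) holds for $M$ at $\mathfrak p$.

Theorem 1 shows that the conjecture is true. It also shows that the hypothesis is necessary: since $\operatorname{rk}_{\mathfrak p}(M)>0$, formula (1) excludes the value $0$, so an F-contributor with associated prime $\mathfrak p$ exists, and then it lies in $\mathrm{find}(M)$. The left side of (1) is all or nothing, and which of the two occurs does not depend on $M$.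

## 2. Fields, power series, the cusp and the node

In each example (1) can be checked by hand. Write $q=p^e$.

**A field.** If $R=k$ with $[F_*k:k]=p^\alpha$, then $F^e_*k\cong k^{p^{e\alpha}}$. The only indecomposable is $k$, every normalized multiplicity is $1$, and (1) reads $1\cdot1=1$.

**Power series.** If $R=k[[x_1,\dots,x_d]]$ with $k$ F-finite, then $F^e_*R$ is free of rank $p^{e(d+\alpha)}$: multiply a basis of $F^e_*k$ by the monomials with all exponents $<q$. Again (1) reads $1\cdot 1=1$.

**The cusp.** Let $k$ be perfect, $R=k[[t^2,t^3]]$, $M=R$, $\mathfrak p=0$, and $X=k[[t]]$ as an $R$-module. Identify $F^e_*R$ with $k[[t^{2/q},t^{3/q}]]$. It is spanned topologically by the $t^{n/q}$ with $n\ge0$, $n\neq1$, and $R$ preserves the class of $n$ modulo $q$. For $e\ge1$ each class $c\in\{0,\dots,q-1\}$ contributes $t^{c/q}k[[t]]$ if $c\ne1$, and $t^{(1+q)/q}k[[t]]$ if $c=1$. All of these are isomorphic to $X$, so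
$$F^e_*R\cong X^{q}\qquad(e\ge1).$$
Thus $\mathrm{find}(R)=\{R,X\}$, $\mathrm{cs}(R\leadsto R)=0$, $\mathrm{cs}(R\leadsto X)=1$, and (1) reads $0\cdot 1+1\cdot1=1$.

**The node.** Let $k$ be perfect, $R=k[[x,y]]/(xy)$, $\mathfrak p=(x)$. Sorting the fractional powers $x^{a/q}$, $y^{b/q}$ by exponent modulo $1$, the integral class gives $R$, and each class $c/q$ with $1\le c\le q-1$ gives $x^{c/q}k[[x]]\cong R/(y)$ and $y^{c/q}k[[y]]\cong R/(x)$. So
$$F^e_*R\cong R\oplus (R/(x))^{q-1}\oplus(R/(y))^{q-1}.$$
Here $\operatorname{rk}_{\mathfrak p}$ is $1$ on $R$ and on $R/(x)$, and $0$ on $R/(y)$. Identity (2) reads $1+(q-1)=q$. The Cesàro signatures at $\mathfrak p$ are $0$ for $R$ and $1$ for $R/(x)$, so (1) reads $0\cdot 1+1\cdot 1+1\cdot 0=1$.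

## 3. Exchanging the limit with the sum, and the two theorems this calls for

Put $d=\dim R/\mathfrak p$. Divide (2) by $p^{e(d+\alpha)}$ and average over $e$:
$$\sum_X\Bigl(\frac1n\sum_{e=1}^n\frac{m_e(M\leadsto X)}{p^{e(d+\alpha)}}\Bigr)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)\quad\text{for every }n.$$
The first approach is to let $n\to\infty$. It stops at two points. First, if the averages do not converge, the separate limsups may add up to too much, even when $\mathrm{find}(M)$ is finite. Second, if $\mathrm{find}(M)$ is infinite, then even when all limits exist Fatou's lemma gives only $\le$: rank may escape to ever new modules.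

The second point deserves a closer look. Decomposing $F^e_*M$ first and then applying $F^f_*$ gives
$$m_{e+f}(M\leadsto X)=\sum_Zm_e(M\leadsto Z)\,m_f(Z\leadsto X).\tag{3}$$
After weighting by ranks, this is the multiplication rule of a Markov chain whose states are indecomposable modules; (2) says that its rows sum to $1$. For Markov chains on a countable set the limits can add up to anything. If the states are $0,1,2,\dots$ and $n$ moves to $n+1$, all limits are $0$. If there is a further absorbing state $*$, and $0$ moves to $*$ or to $1$ with probability $\frac12$ each while $n\ge 1$ moves to $n+1$, then starting from $0$ the limits add up to $\frac12$. In this last chain, however, the limiting probability of $*$ depends on the start: it is $\frac12$ from $0$, $1$ from $*$, and $0$ from $1$. If we can show that in our situation the limits do not depend on the start, fractional answers are excluded (Section 8). So we aim for the following.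

**Theorem 2.** Let $\mathfrak p$ be a prime, $D=R/\mathfrak p$, $d=\dim D$.

1. For every indecomposable $X$ the limit $s_{\mathfrak p}(X)=\lim_e m_e(D\leadsto X)/p^{e(d+\alpha)}$ exists.
2. Let $M$ be finitely generated with $\dim M=d$ and $\mathfrak p\in\operatorname{Supp}M$. There is a constant $C_M$ with
$$\bigl|m_e(M\leadsto X)-\operatorname{rk}_{\mathfrak p}(M)\,s_{\mathfrak p}(X)\,p^{e(d+\alpha)}\bigr|\le C_M\,p^{e(d-1+\alpha)}\tag{4}$$
for all $e\ge0$ and all indecomposable $X$ with $\mathfrak p\in\operatorname{Supp}X$. In particular $\mathrm{cs}(M\leadsto X)_{\mathfrak p}=\operatorname{rk}_{\mathfrak p}(M)\,s_{\mathfrak p}(X)$, and it is a limit.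

**Theorem 3.** $\sum_{X\in\mathrm{find}(D)}s_{\mathfrak p}(X)\operatorname{rk}_{\mathfrak p}(X)\in\{0,1\}$, and it equals $1$ if and only if some F-contributor has $\mathfrak p$ as an associated prime. The F-contributors $X$ with $\mathfrak p\in\operatorname{Ass}X$ are exactly the indecomposable $X$ with $s_{\mathfrak p}(X)>0$.

For the node with $\mathfrak p=(x)$ we have $D=k[[y]]$, $F^e_*D\cong D^q$, hence $s_{\mathfrak p}(D)=1$ and $s_{\mathfrak p}(X)=0$ for all other $X$. For $M=R$, $X=D$ the left side of (4) is $|(q-1)-q|=1=p^{e(d-1+\alpha)}$. The condition $\mathfrak p\in\operatorname{Supp}X$ is needed: $X=R/(y)$ has $m_e(R\leadsto X)=q-1$ although $s_{\mathfrak p}(X)=0$.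

## 4. Generators, associated primes and lengths under Frobenius

Let $\mu(N)=\dim_kN/\mathfrak mN$. By convention, $\dim N\le-1$ means $N=0$. Three facts are used throughout.

**(F1)** There is a constant $C_N$ with $\mu(F^e_*N)\le C_N\,p^{e(\dim N+\alpha)}$ for all $e$. Indeed $F^e_*N\otimes k=F^e_*(N/\mathfrak m^{[p^e]}N)$ has $k$-dimension $p^{e\alpha}\ell(N/\mathfrak m^{[p^e]}N)$. Suppose $\mathfrak m$ has $h\ge1$ generators. A monomial of degree $hp^e$ in them has some exponent $\ge p^e$, so $\mathfrak m^{hp^e}\subseteq\mathfrak m^{[p^e]}$ and $\ell(N/\mathfrak m^{[p^e]}N)\le\ell(N/\mathfrak m^{hp^e}N)=O(p^{e\dim N})$, by the Hilbert–Samuel polynomial. If $\mathfrak m=0$ the claim is clear.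

**(F2)** $F^e_*$ is exact. It commutes with localization, since inverting $s$ on $F^e_*N$ means inverting $s^{p^e}$ on $N$.

Also $\operatorname{Ass}F^e_*N=\operatorname{Ass}N$. If $x\in N$ has annihilator a prime $Q$, then its annihilator in $F^e_*N$ is $\{a:a^{p^e}\in Q\}=Q$. Conversely, let $x$ have prime annihilator $Q$ in $F^e_*N$, and let $J$ be the annihilator of $x$ in $N$, so $Q=\{a:a^{p^e}\in J\}\subseteq\sqrt J$. If $a\in\sqrt J$, then $a^{p^{e'+e}}\in J$ for some $e'$, so $a^{p^{e'}}\in Q$ and $a\in Q$. Hence $Q=\sqrt J$ is minimal over the annihilator $J$ of the submodule of $N$ generated by $x$, and $Q\in\operatorname{Ass}N$.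

For a prime $Q$, identity (2) for $M=R/Q$ at $Q$ says $[F^e_*\kappa(Q):\kappa(Q)]=p^{e(\dim R/Q+\alpha)}$. Filtering by copies of $\kappa(Q)$, we get for every $R_Q$-module $L$ of finite length
$$\ell_{R_Q}(F^e_*L)=\ell(L)\,p^{e(\dim R/Q+\alpha)}.\tag{5}$$

**(F3)** $m_e(F^{e_0}_*M\leadsto X)=m_{e+e_0}(M\leadsto X)$, since $F^e_*F^{e_0}_*=F^{e+e_0}_*$. The composition rule (3) holds. Finally $m_e(M\leadsto X)\le\mu(F^e_*M)$, since $\mu(X)\ge1$.

## 5. Multiplicities and endomorphisms with small cokernel

To prove Theorem 2 we must compare the multiplicity of $X$ in $F^e_*N$ and in $F^e_*Q$ when $N$ and $Q$ agree up to something of smaller dimension. By (F1), the error allowed is the number of generators of the $F^e_*$ of a small cokernel.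

**The case $X=R$ and where it stops.** Let $h:Q\to N$ have cokernel $T$, and let $R^a\mid N$. The composite $Q\to N\to R^a$ has cokernel generated by $\mu(T)$ elements. So modulo $\mathfrak m$ it has rank at least $a-\mu(T)$, and after projecting to a suitable free quotient we get a surjection $Q\to R^{a-\mu(T)}$. It splits, so $R^{a-\mu(T)}\mid Q$. For general $X$ the last sentence fails, because a surjection onto $X$ need not split. Over the cusp, $R^2$ surjects onto $X=k[[t]]$, yet $X\nmid R^2$, as $X\not\cong R$ (indeed $\mu(X)=2$).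

So we also use a map back: let $h':N\to Q$ and $\varphi=hh'\in\operatorname{End}_R(N)$. If $f:X^{a}\to N$ and $g:N\to X^{a}$ satisfy $g\varphi f=1$, then $(gh)(h'f)=1$ and $X^a\mid Q$. We want such $f,g$ with $a=\operatorname{mult}_X(N)-\mu(N/\varphi N)$. They must be adapted to $\varphi$: if $\varphi$ swaps the factors of $N=X^2$, then for the first inclusion $f$ and the first projection $g$ we get $g\varphi f=0$, although $\varphi$ is an isomorphism. We therefore collect all maps $X\to N$ and $N\to X$ into vector spaces on which $\varphi$ acts.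

### The radical pairing

Fix an indecomposable $X$. Let $E=\operatorname{End}_R(X)$, a finitely generated $R$-module, let $\operatorname{rad}E$ be its Jacobson radical, and $\bar E=E/\operatorname{rad}E$.

We use twice the following remark: *if $h\in E$ satisfies $h(X)\subseteq\mathfrak mX$, then $1+h$ is an automorphism.* Indeed $1+h$ is surjective by Nakayama, and a surjective endomorphism of a finitely generated module is an automorphism. The elements $h$ of the two-sided ideal $\mathfrak mE$ satisfy this, so $\mathfrak mE\subseteq\operatorname{rad}E$. Hence $\bar E$ is the quotient of the finite-dimensional $k$-algebra $E/\mathfrak mE$ by its radical, a nonzero finite-dimensional semisimple $k$-algebra. Let $T_1,\dots,T_t$ be its simple right modules up to isomorphism, and $\bar E\cong\bigoplus_jT_j^{n_j}$ as a right module, with all $n_j\ge1$.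

**Definition.** For $N$ finitely generated put
$$S(N)=\operatorname{Hom}(X,N)/\{f:\ gf\in\operatorname{rad}E\ \text{ for all }g\in\operatorname{Hom}(N,X)\},$$
$$S^*(N)=\operatorname{Hom}(N,X)/\{g:\ gf\in\operatorname{rad}E\ \text{ for all }f\in\operatorname{Hom}(X,N)\}.$$

Composition with $E$ makes $\operatorname{Hom}(X,N)$ a right and $\operatorname{Hom}(N,X)$ a left $E$-module. The submodules divided out are $E$-submodules, and they contain $\operatorname{Hom}(X,N)\operatorname{rad}E$ and $\operatorname{rad}E\,\operatorname{Hom}(N,X)$ respectively. So $S(N)$ is a right and $S^*(N)$ a left $\bar E$-module. Both are finitely generated over $R$ and killed by $\mathfrak m$, hence finite-dimensional over $k$.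

$S$ is an additive functor. If $\varphi:N\to N'$ and $f$ is divided out in $S(N)$, then $g'\varphi f\in\operatorname{rad}E$ for all $g'\in\operatorname{Hom}(N',X)$, so $\varphi f$ is divided out in $S(N')$. In particular $S$ respects finite direct sums. Taking $g=1$ shows $S(X)=\bar E$. For $\varphi\in\operatorname{End}(N)$ we write $\varphi S(N)$ for the image of $S(\varphi)$.

**Example.** Over the cusp let $X=k[[t]]$. An $R$-endomorphism of $X$ is multiplication by an element of $k((t))$ that preserves $k[[t]]$, so $E=k[[t]]$, $\operatorname{rad}E=tk[[t]]$, $\bar E=k$, and $S(X)=k$. Next, $\operatorname{Hom}(X,R)=t^2k[[t]]$ and $\operatorname{Hom}(R,X)=k[[t]]$, so all composites $gf$ lie in $t^2k[[t]]\subseteq\operatorname{rad}E$, and $S(R)=0$. Since $\operatorname{Hom}(k,X)=0$, also $S(k)=0$.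

**Lemma 4.** The map $S^*(N)\to\operatorname{Hom}_{\bar E}(S(N),\bar E)$, $\bar g\mapsto(\bar f\mapsto\overline{gf})$, is bijective.

*Proof.* The map is well defined, left $\bar E$-linear, and injective by the definition of $S^*(N)$. In the same way $S(N)\to\operatorname{Hom}_{\bar E}(S^*(N),\bar E)$ is injective. The functor $\operatorname{Hom}_{\bar E}(-,\bar E)$ preserves length: a simple right module has the form $\pi\bar E$ with $\pi$ a primitive idempotent, and $\operatorname{Hom}_{\bar E}(\pi\bar E,\bar E)\cong\bar E\pi$ is a simple left module; similarly on the other side. So $\ell(S^*(N))\le\ell(S(N))\le\ell(S^*(N))$. The first injection is between modules of the same finite length, hence bijective. $\square$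

### The corank of $\varphi$ on $S(N)$

We need to bound $S(N)/\varphi S(N)$ by $\mu(N/\varphi N)$. One would like to compare it with $S(N/\varphi N)$, but $S$ is not right exact. Over the cusp take $N=X=k[[t]]$ and $\varphi=t$. Then $\varphi S(X)=0$, so $S(N)/\varphi S(N)=k$, while $S(N/\varphi N)=S(k)=0$. The bound has to come from linear algebra modulo $\mathfrak m$.

**Lemma 5.** Let $\varphi\in\operatorname{End}_R(N)$. For each $j$ the multiplicity $\delta$ of $T_j$ in $S(N)/\varphi S(N)$ satisfies $\delta\le\mu(N/\varphi N)$.

*Proof.* We may assume $\delta>0$. Put $S=S(N)$ and $T_j\cong\pi\bar E$ with $\pi\in\bar E$ a primitive idempotent.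

**Step 1: turn $\delta$ into maps.** This step replaces the multiplicity by maps between $X$ and $N$. By semisimplicity there are a surjection $v:S\to S/\varphi S\to(\pi\bar E)^\delta$ and a map $u:(\pi\bar E)^\delta\to S$ with $vu=1$. Since $v$ kills $\varphi S$, we have $v\varphi^au=0$ for every $a\ge1$. Let $f_i\in\operatorname{Hom}(X,N)$ represent the image under $u$ of $\pi$ in the $i$-th coordinate. By Lemma 4 the $l$-th component of $v$, viewed as a map $S\to\pi\bar E\subseteq\bar E$, is given by some $g_l\in\operatorname{Hom}(N,X)$. Then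
$$\overline{g_lf_i}=\begin{cases}\pi&l=i\\0&l\ne i\end{cases},\qquad g_l\varphi^af_i\in\operatorname{rad}E\quad(a\ge1).\tag{6}$$

**Step 2: reduce modulo $\mathfrak m$.** The aim is to see (6) as a statement about matrices over $k$. Let $Y=X/\mathfrak mX$, $V=N/\mathfrak mN$, and let $\tau:V\to V$ be induced by $\varphi$. Let $\theta:E\to\operatorname{End}_k(Y)$ be the natural map, $B=\theta(E)$, $J=\theta(\operatorname{rad}E)$. Elements $h$ of the two-sided ideal $\ker\theta$ satisfy $h(X)\subseteq\mathfrak mX$, so $1+h$ is an automorphism by the remark above, and $\ker\theta\subseteq\operatorname{rad}E$. Hence $J=\operatorname{rad}B$ and $B/J=\bar E$. As $B$ is a finite-dimensional $k$-algebra, $J$ is nilpotent. So $\pi$ lifts to an idempotent $\varepsilon\in B$. Since $\varepsilon\neq0$, the space $W=\varepsilon Y$ is nonzero; let $w=\dim_kW$.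

Let $\mathsf A:W^\delta\subseteq Y^\delta\to V$ be induced by $(f_i)$, and let $\mathsf B_0:V\to Y^\delta\to W^\delta$ be induced by $(g_l)$ followed by $\varepsilon$ on each coordinate. The $(l,i)$ entry of $\mathsf B_0\tau^a\mathsf A$ is $\varepsilon\,\theta(g_l\varphi^af_i)\,\varepsilon$. Put $\mathcal J=M_\delta(\varepsilon J\varepsilon)$, acting on $W^\delta$. By (6),
$$\mathsf B_0\mathsf A=1+\nu\ \text{ with }\nu\in\mathcal J,\qquad\mathsf B_0\tau^a\mathsf A\in\mathcal J\quad(a\ge1).$$

**Step 3: normalize.** We make the first composite equal to $1$. The set $\mathcal J$ is closed under sums and products and is nilpotent, since $J$ is. So $(1+\nu)^{-1}=1-\nu+\nu^2-\cdots\in1+\mathcal J$. With $\mathsf B=(1+\nu)^{-1}\mathsf B_0$ we get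
$$\mathsf B\mathsf A=1,\qquad G_a:=\mathsf B\tau^a\mathsf A\in\mathcal J\quad(a\ge1).\tag{7}$$

**Step 4: the case where all $G_a$ vanish.** This case shows the mechanism. Let $Z=\sum_{a\ge0}\tau^a\mathsf AW^\delta$. Then $\tau Z\subseteq Z$, $\mathsf BZ=W^\delta$, and $\mathsf B\tau Z=0$, so
$$\delta w\le\dim Z/\tau Z=\dim\ker(\tau|_Z)\le\dim\ker\tau=\dim V/\tau V=\mu(N/\varphi N).$$
All powers of $\tau$ are needed. If $V=k^2$, $\tau$ is the swap, and $\mathsf A$, $\mathsf B$ are the first inclusion and projection, then $\mathsf B\mathsf A=1$ and $\mathsf B\tau\mathsf A=0$, but $\tau$ is invertible; what fails is $\mathsf B\tau^2\mathsf A=1$.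

In general the $G_a$ do not vanish, and the bound $\delta w\le\mu(N/\varphi N)$ is false. In the cusp example $N=X$, $\varphi=t$ we have $W=Y=k[t]/(t^2)$, $w=2$, $\delta=1$, $\mathsf A=\mathsf B=1$, $G_1=t\neq0$, and $\mu(X/tX)=1$. We may lose a factor $w$, and we do so by filtering $W^\delta$ into at most $w$ layers on each of which the argument above works.

**Step 5: the filtration.** Put $U_0=W^\delta$ and $U_{i+1}=\sum_{a\ge1}G_aU_i$. This step shows that the $U_i$ decrease and that $U_w=0$. Clearly $U_1\subseteq U_0$; if $U_i\subseteq U_{i-1}$, then $U_{i+1}=\sum G_aU_i\subseteq\sum G_aU_{i-1}=U_i$. Let $W_0=W$ and let $W_{i+1}=(\varepsilon J\varepsilon)W_i$ be the span of all products. If $W_{i+1}=W_i$, then $W_i=(\varepsilon J\varepsilon)^nW_i=0$ for large $n$. So the dimension drops at each step until $0$ is reached, and $W_w=0$. The entries of $G_a$ lie in $\varepsilon J\varepsilon$, so $U_i\subseteq W_i^\delta$ by induction. Hence $U_w=0$.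

**Step 6: one layer at a time.** We bound each $\dim U_i/U_{i+1}$. Let $Z_i=\sum_{a\ge0}\tau^a\mathsf AU_i\subseteq V$. Then $\tau Z_i\subseteq Z_i$, and by (7)
$$\mathsf BZ_i=U_i+U_{i+1}=U_i,\qquad\mathsf B\tau Z_i=\sum_{a\ge1}G_aU_i=U_{i+1}.$$
So $\mathsf B$ induces a surjection $Z_i/\tau Z_i\to U_i/U_{i+1}$, and
$$\dim U_i/U_{i+1}\le\dim Z_i/\tau Z_i=\dim\ker(\tau|_{Z_i})\le\dim\ker\tau=\mu(N/\varphi N).$$
Summing over $0\le i<w$ gives $\delta w=\dim U_0\le w\,\mu(N/\varphi N)$. Divide by $w$. $\square$

In the cusp example $U_0=Y\supset U_1=tY\supset U_2=0$, and both layers have dimension $1=\mu(X/tX)$.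

### Splitting $X^{m'}$ through $\varphi$

**Proposition 6.** Let $\varphi\in\operatorname{End}_R(N)$ and suppose $m'=\operatorname{mult}_X(N)-\mu(N/\varphi N)>0$. Then there are $f:X^{m'}\to N$ and $g:N\to X^{m'}$ with $g\varphi f=1$. Consequently, if $\varphi$ factors through a finitely generated module $Q$, then $\operatorname{mult}_X(Q)\ge\operatorname{mult}_X(N)-\mu(N/\varphi N)$.

*Proof.* Put $m=\operatorname{mult}_X(N)$ and $\delta=\mu(N/\varphi N)$.

**Step 1: find $\bar E^{m'}$ inside $\varphi S(N)$.** Since $S(X^m)=\bar E^m$ is a direct summand of $S(N)$, each $T_j$ has multiplicity at least $n_jm$ in $S(N)$. By Lemma 5 it has multiplicity at least $n_jm-\delta\ge n_j(m-\delta)=n_jm'$ in $\varphi S(N)$, because $n_j\ge1$. So $\bar E^{m'}$ embeds into $\varphi S(N)$.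

**Step 2: produce $f$ and $g$.** The module $\bar E^{m'}$ is projective, so the embedding lifts through the surjection $\varphi:S(N)\to\varphi S(N)$ to a map $u:\bar E^{m'}\to S(N)$. Then $\varphi u$ is an embedding into the semisimple module $S(N)$, and there is $v:S(N)\to\bar E^{m'}$ with $v\varphi u=1$. Represent $u$ by $f:X^{m'}\to N$, by lifting the images of the basis elements, and $v$ by $g:N\to X^{m'}$, using Lemma 4 on components. Then $g\varphi f\in M_{m'}(E)$ is the identity modulo $M_{m'}(\operatorname{rad}E)=\operatorname{rad}M_{m'}(E)$, hence invertible. Replace $g$ by $(g\varphi f)^{-1}g$.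

**Step 3: the consequence.** If $m'\le0$ there is nothing to prove. Otherwise, if $\varphi=hh'$ with $h':N\to Q$ and $h:Q\to N$, then $(gh)(h'f)=1$, so $X^{m'}\mid Q$. $\square$

**Corollary 7.** Let $h':N\to Q$, $h:Q\to N$, $\varphi=hh'$, and suppose $\dim N/\varphi N\le d-1$. There is a constant $C$, depending only on $d$ and $N/\varphi N$, with
$$m_e(Q\leadsto X)\ge m_e(N\leadsto X)-C\,p^{e(d-1+\alpha)}\quad\text{for all }e\text{ and all indecomposable }X.$$

*Proof.* Apply Proposition 6 to $F^e_*\varphi=F^e_*h\circ F^e_*h'$. Its cokernel is $F^e_*(N/\varphi N)$, and (F1) bounds the number of generators. $\square$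

## 6. Torsion-free modules over $D=R/\mathfrak p$: the limits exist

Let $\mathfrak p$, $D$, $d$ be as in Theorem 2, and write $s(X)=s_{\mathfrak p}(X)$.

**Step 1: a torsion-free module of rank $r$ looks like $D^r$.** Let $Y\neq0$ be a finitely generated torsion-free $D$-module of rank $r$. Identify $Y\otimes\operatorname{Frac}D$ with $(\operatorname{Frac}D)^r$, and choose nonzero $c_1,c_2\in D$ with $c_1Y\subseteq D^r$ and $c_2D^r\subseteq Y$. Multiplication by $c_1$ and by $c_2$ gives maps $Y\to D^r\to Y$ and $D^r\to Y\to D^r$. Both composites are multiplication by $c_1c_2\ne0$, and their cokernels are torsion, so of dimension $\le d-1$. Corollary 7, applied in both directions, gives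
$$|m_e(Y\leadsto X)-r\,m_e(D\leadsto X)|\le C_Y\,p^{e(d-1+\alpha)}\quad\text{for all }e\text{ and }X.\tag{8}$$

**Step 2: apply this to $F_*D$.** This proves part 1 of Theorem 2. The module $Y=F_*D$ is torsion-free over $D$, of rank $p^{d+\alpha}$ by (5), and $m_e(F_*D\leadsto X)=m_{e+1}(D\leadsto X)$. So (8) reads $|m_{e+1}(D\leadsto X)-p^{d+\alpha}m_e(D\leadsto X)|\le Cp^{e(d-1+\alpha)}$. Dividing by $p^{(e+1)(d+\alpha)}$, consecutive terms of $m_e(D\leadsto X)/p^{e(d+\alpha)}$ differ by $O(p^{-e})$, uniformly in $X$. The sequence is Cauchy, so $s(X)$ exists. Summing the geometric tail gives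
$$|m_e(D\leadsto X)-s(X)\,p^{e(d+\alpha)}|\le C\,p^{e(d-1+\alpha)}\quad\text{for all }e\text{ and }X.\tag{9}$$

**Step 3: $s(X)\le1$.** This is needed for uniform constants. If $X\in\mathrm{find}(D)$, then $X$ is a summand of some $F^e_*D$, hence a nonzero torsion-free $D$-module with $1\le\operatorname{rk}_{\mathfrak p}(X)<\infty$, and (2) for $D$ gives $s(X)\le1/\operatorname{rk}_{\mathfrak p}(X)\le1$. If $X\notin\mathrm{find}(D)$, then $s(X)=0$.

## 7. The estimate for an arbitrary $M$ of dimension $d$

We prove part 2 of Theorem 2. Let $\dim M=d=\dim R/\mathfrak p$ and $\mathfrak p\in\operatorname{Supp}M$. Then $\mathfrak p$ is minimal in $\operatorname{Supp}M$, because a smaller prime in the support would have larger dimension.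

**Step 1: reduce to a module with radical annihilator.** The purpose is to make $N_{\mathfrak p}$ a vector space. Put $I=\sqrt{\operatorname{ann}M}$ and $N=F^{e_0}_*M$ with $e_0$ so large that $I^{p^{e_0}}\subseteq\operatorname{ann}M$. Elements of $I$ act on $N$ through their $p^{e_0}$-th powers, so $I$ kills $N$. Since $\operatorname{Supp}N=\operatorname{Supp}M$, we get $I\subseteq\operatorname{ann}N\subseteq\sqrt{\operatorname{ann}N}=I$, so $\operatorname{ann}N=I$. Put $r=\operatorname{rk}_{\mathfrak p}(N)$. By (5), $r=\operatorname{rk}_{\mathfrak p}(M)\,p^{e_0(d+\alpha)}$.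

It suffices to prove (4) for $N$. Indeed $m_e(N\leadsto X)=m_{e+e_0}(M\leadsto X)$, so (4) for $N$ gives (4) for $M$ at all exponents $\ge e_0$, with the constant changed by the factor $p^{-e_0(d-1+\alpha)}$. For the finitely many $e<e_0$ the left side of (4) is at most $\mu(F^e_*M)+\operatorname{rk}_{\mathfrak p}(M)\,p^{e(d+\alpha)}$, independently of $X$.

Since $I$ is radical and $\mathfrak p$ is minimal over $I$, $IR_{\mathfrak p}=\mathfrak pR_{\mathfrak p}$, so $N_{\mathfrak p}\cong\kappa(\mathfrak p)^r$.

**Step 2: lower bound.** Here $D^r$ is compared with $N$. Homomorphisms between finitely generated modules commute with localization, so after multiplying by elements outside $\mathfrak p$, an isomorphism $D_{\mathfrak p}^r\cong N_{\mathfrak p}$ and its inverse come from maps $D^r\to N$ and $N\to D^r$ that are isomorphisms at $\mathfrak p$. The cokernel of the composite $D^r\to N\to D^r$ is a $D$-module that vanishes at $\mathfrak p$, so it has dimension $\le d-1$. By Corollary 7 and (9),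
$$m_e(N\leadsto X)\ge r\,m_e(D\leadsto X)-Cp^{e(d-1+\alpha)}\ge r\,s(X)\,p^{e(d+\alpha)}-C'p^{e(d-1+\alpha)}.$$

For the upper bound the same trick is not available: a composite $N\to D^r\to N$ has a large cokernel when $N$ has other components of dimension $d$. For the node with $N=R$ and $\mathfrak p=(x)$ such a composite has image killed by $x$, so its cokernel is nonzero at $(y)$. From now on let $\mathfrak p\in\operatorname{Supp}X$. Fix $e$, and assume $m_e(N\leadsto X)>0$, since otherwise the upper bound is trivial. As $X\mid F^e_*N$, (F2) gives $\operatorname{Ass}X\subseteq\operatorname{Ass}N$.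

**Step 3: upper bound when some $Q\in\operatorname{Ass}X$ has $\dim R/Q\le d-1$.** In this case $X$ cannot occur often. The functor $H^0_Q$ (elements killed by a power of $Q$) commutes with $F^e_*$, because the ideals $(Q^n)^{[p^e]}$ are cofinal with the powers of $Q$. So $H^0_Q((F^e_*N)_Q)=F^e_*H^0_Q(N_Q)$. It contains $m_e(N\leadsto X)$ copies of $H^0_Q(X_Q)$ as a direct summand, and $H^0_Q(X_Q)\ne0$ because $Q\in\operatorname{Ass}X$. As $H^0_Q(N_Q)$ has finite length, (5) gives
$$m_e(N\leadsto X)\le m_e(N\leadsto X)\,\ell\bigl(H^0_Q(X_Q)\bigr)\le\ell\bigl(H^0_Q(N_Q)\bigr)\,p^{e(\dim R/Q+\alpha)}.\tag{10}$$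
This is at most $Cp^{e(d-1+\alpha)}$ with $C=\max_{Q\in\operatorname{Ass}N}\ell(H^0_Q(N_Q))$, which depends only on $N$. The upper bound follows because $r\,s(X)\ge0$. For later use: (10) holds for every finitely generated $N$, every indecomposable $X$ with $m_e(N\leadsto X)>0$ and every $Q\in\operatorname{Ass}X$; only the comparison with $p^{e(d-1+\alpha)}$ used the dimension.

**Step 4: the remaining case, and the choice of two elements.** Now suppose $\dim R/Q=d$ for all $Q\in\operatorname{Ass}X$. The aim of this step is a multiplication map on $N$ with small cokernel that separates $\mathfrak p$ from the other components. Let $\mathfrak q_1,\dots,\mathfrak q_n$ be the minimal primes of $I$ other than $\mathfrak p$, and $\mathfrak q=\bigcap\mathfrak q_j$, with $\mathfrak q=R$ if $n=0$. Then $\mathfrak p\cap\mathfrak q=I$. Each $Q\in\operatorname{Ass}X$ contains $I$ and satisfies $\dim R/Q=d=\dim R/I$, so it is minimal over $I$: it is $\mathfrak p$ or some $\mathfrak q_j$. Distinct minimal primes do not contain each other, so $\mathfrak q\not\subseteq\mathfrak p$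 and $\mathfrak p\not\subseteq\mathfrak q_j$. Choose, depending on $N$ only:

* $c\in\mathfrak q\setminus\mathfrak p$ such that $cN$ is torsion-free over $D$;
* $b\in\mathfrak p\setminus\bigcup\mathfrak q_j$, by prime avoidance, with $b=0$ if $n=0$.

We check that $c$ exists. For every $c\in\mathfrak q$ we have $\mathfrak pc\subseteq\mathfrak p\cap\mathfrak q=I$, so $\mathfrak p$ kills $cN$ and $cN$ is a $D$-module. Start with any $c\in\mathfrak q\setminus\mathfrak p$, let $T$ be the $D$-torsion submodule of $cN$, and let $c_1\notin\mathfrak p$ kill $T$. Multiplication by $c_1$ on $cN$ has kernel exactly $T$, so $c_1cN\cong cN/T$ is torsion-free. Replace $c$ by $c_1c\in\mathfrak q\setminus\mathfrak p$.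

The sum $b+c$ lies in no minimal prime of $I$: modulo $\mathfrak p$ it is $c\ne0$, and modulo $\mathfrak q_j$ it is $b\neq0$. So $\dim N/(b+c)N\le d-1$, and by (F1)
$$\delta_e:=\mu\bigl(F^e_*(N/(b+c)N)\bigr)\le C\,p^{e(d-1+\alpha)}.$$
For the node with $N=R$ one can take $c=y$ and $b=x$; then $cN=yR\cong R/(x)=D$.

**Step 5: most copies of $X$ already lie in $F^e_*(cN)$.** Put $m'=m_e(N\leadsto X)-\delta_e$. We claim $m_e(cN\leadsto X)\ge m'$. Assume $m'>0$. Proposition 6, applied to $F^e_*(b+c)$ on $F^e_*N$, where $F^e_*(a)$ stands for $F^e_*$ of multiplication by $a$ on $N$, gives $f:X^{m'}\to F^e_*N$ and $g:F^e_*N\to X^{m'}$ with $g\,F^e_*(b+c)\,f=1$. Put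
$$\mathcal A=g\,F^e_*(c)\,f,\qquad\mathcal B=g\,F^e_*(b)\,f.$$
Then $\mathcal A+\mathcal B=1$ in $\operatorname{End}(X^{m'})$, so $\mathcal A$ and $\mathcal B=1-\mathcal A$ commute.

The map $\mathcal A$ factors through $F^e_*(cN)$, which is killed by $\mathfrak p$. The map $\mathcal B$ factors through $F^e_*(bN)$, which is killed by $\mathfrak q$, since $b\mathfrak q\subseteq\mathfrak p\cap\mathfrak q=I$. Since $\mathcal A\mathcal B=\mathcal B\mathcal A$, the image of $\mathcal A\mathcal B$ lies in both images and is killed by $\mathfrak p+\mathfrak q$. It is a submodule of $X^{m'}$, so its associated primes lie in $\operatorname{Ass}X\subseteq\{\mathfrak p,\mathfrak q_1,\dots,\mathfrak q_n\}$ and contain $\mathfrak p+\mathfrak q$. But $\mathfrak p\not\supseteq\mathfrak q$ and $\mathfrak q_j\not\supseteq\mathfrak p$. So there are no associated primes, and $\mathcal A\mathcal B=0$.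

Hence $\mathcal A^2=\mathcal A(1-\mathcal B)=\mathcal A$, likewise $\mathcal B^2=\mathcal B$, and $X^{m'}=\operatorname{Im}\mathcal A\oplus\operatorname{Im}\mathcal B$. By KRS, $\operatorname{Im}\mathcal B\cong X^l$ for some $l$. At $\mathfrak p$, the map $\mathcal B_{\mathfrak p}$ factors through $F^e_*(bN_{\mathfrak p})=0$, because $b\in\mathfrak p$ and $\mathfrak p$ kills $N_{\mathfrak p}$. But $X_{\mathfrak p}\neq0$, so $l=0$. Thus $\mathcal B=0$ and $\mathcal A=1$. Since $\mathcal A$ factors through $F^e_*(cN)$, we get $X^{m'}\mid F^e_*(cN)$, which proves the claim.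

**Step 6: conclusion.** As $c\notin\mathfrak p$, $(cN)_{\mathfrak p}=N_{\mathfrak p}$, so $cN$ is torsion-free over $D$ of rank $r$. By the claim, (8) for $Y=cN$, and (9),
$$m_e(N\leadsto X)\le m_e(cN\leadsto X)+\delta_e\le r\,s(X)\,p^{e(d+\alpha)}+C'p^{e(d-1+\alpha)}.$$
No constant depends on $X$ or $e$, so (4) holds. Dividing (4) by $p^{e(d+\alpha)}$, the normalized sequence converges to $\operatorname{rk}_{\mathfrak p}(M)\,s(X)$. Its Cesàro means converge to the same limit, which is therefore $\mathrm{cs}(M\leadsto X)_{\mathfrak p}$. This proves Theorem 2. $\square$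

## 8. The Markov chain on $\mathrm{find}(D)$ and the zero-one law

We prove the first assertion of Theorem 3, that the sum is $0$ or $1$.

**Step 1: set up the chain.** Let $\mathcal G=\mathrm{find}(D)$. It is countable, and its members are nonzero torsion-free $D$-modules. If $Y\in\mathcal G$, then $\mathrm{find}(Y)\subseteq\mathcal G$ by (3). For $X,Y\in\mathcal G$ put
$$P^e(Y,X)=\frac{m_e(Y\leadsto X)\,\operatorname{rk}_{\mathfrak p}(X)}{\operatorname{rk}_{\mathfrak p}(Y)\,p^{e(d+\alpha)}},\qquad w(X)=s(X)\operatorname{rk}_{\mathfrak p}(X).$$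
By (2) for $Y$, each row of $P^e$ sums to $1$. By (3),
$$\sum_{Z\in\mathcal G}P^e(Y,Z)\,P^f(Z,X)=P^{e+f}(Y,X),$$
because the factors $\operatorname{rk}_{\mathfrak p}(Z)$ cancel; so $P^e$ is the $e$-th power of $P=P^1$. By (8) and (9), $m_e(Y\leadsto X)/p^{e(d+\alpha)}\to\operatorname{rk}_{\mathfrak p}(Y)\,s(X)$, that is,
$$P^e(Y,X)\longrightarrow w(X)\quad\text{for all }X,Y\in\mathcal G.\tag{11}$$
The limit does not depend on the start $Y$. This is what failed for the chain with value $\frac12$ in Section 3.

**Step 2: $w$ is stationary.** We show $wP=w$. Fatou's lemma applied to $\sum_XP^e(Y,X)=1$ gives $\sum_Xw(X)\le1$. Applied to $P^{e+1}(Y,X)=\sum_ZP^e(Y,Z)P(Z,X)$ it gives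
$$w(X)\ge\sum_Zw(Z)P(Z,X).$$
Sum over $X$. The left side becomes $\sum_Xw(X)$, and the right side becomes $\sum_Zw(Z)\sum_XP(Z,X)=\sum_Zw(Z)$, the same finite number. So equality holds for every $X$.

**Step 3: start the chain from $w$ and let $e\to\infty$.** By Step 2, $w(X)=\sum_Zw(Z)P^e(Z,X)$ for all $e$. Since $0\le P^e\le1$ and $\sum_Zw(Z)<\infty$, dominated convergence and (11) give
$$w(X)=\sum_Zw(Z)P^e(Z,X)\longrightarrow\Bigl(\sum_Zw(Z)\Bigr)w(X).$$
So $w(X)=\bigl(\sum_Zw(Z)\bigr)w(X)$. If $w(X)\neq0$ for some $X$, then $\sum_Zw(Z)=1$; otherwise the sum is $0$. $\square$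

## 9. F-contributors at $\mathfrak p$ and the proof of Theorem 1

**Step 1: $s_{\mathfrak p}(X)>0$ makes $X$ an F-contributor.** Let $X$ be indecomposable with $s_{\mathfrak p}(X)>0$. Then $X\in\mathrm{find}(D)$ is a nonzero torsion-free $D$-module, so $\dim X=d=\dim D$, $\operatorname{Ass}X=\{\mathfrak p\}$, and $\mathrm{cs}(D\leadsto X)=s_{\mathfrak p}(X)>0$. So $X$ is an F-contributor with $\mathfrak p\in\operatorname{Ass}X$.

**Step 2: the converse.** Let $X$ be an F-contributor with $\mathfrak p\in\operatorname{Ass}X$. Choose $N$ with $\dim N=\dim X=:d'$ and $\mathrm{cs}(N\leadsto X)>0$. Since $\mathfrak p\in\operatorname{Ass}X$, $\dim R/\mathfrak p\le d'$. If $\dim R/\mathfrak p<d'$, then (10) with $Q=\mathfrak p$ gives $m_e(N\leadsto X)/p^{e(d'+\alpha)}\to0$, so $\mathrm{cs}(N\leadsto X)=0$, a contradiction. Hence $\dim R/\mathfrak p=d'=\dim N$. Since $X\in\mathrm{find}(N)$, (F2) gives $\mathfrak p\in\operatorname{Ass}N\subseteq\operatorname{Supp}N$. Now Theorem 2 applies to $N$, and $0<\mathrm{cs}(N\leadsto X)=\operatorname{rk}_{\mathfrak p}(N)\,s_{\mathfrak p}(X)$.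 So $s_{\mathfrak p}(X)>0$.

**Step 3: end of the proof of Theorem 3.** Steps 1 and 2 identify the F-contributors with associated prime $\mathfrak p$. By Section 8 the sum is $1$ if and only if some $X\in\mathrm{find}(D)$ has $s_{\mathfrak p}(X)>0$. As $s_{\mathfrak p}$ vanishes outside $\mathrm{find}(D)$, this means that an F-contributor with associated prime $\mathfrak p$ exists. $\square$

For the cusp with $\mathfrak p=0$ we have $D=R$, $s(R)=0$ and $s(k[[t]])=1$. So $k[[t]]$ is the only F-contributor with associated prime $0$; in particular $R$, although it lies in $\mathrm{find}(R)$, is not one.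

**Proof of Theorem 1.** Let $M,\mathfrak p$ be as in the theorem, $D=R/\mathfrak p$ and $d=\dim D=\dim M$.

**Step 4: rewrite the left side of (1).** We move the sum from $\mathrm{find}(M)$ to $\mathrm{find}(D)$. Let $X\in\mathrm{find}(M)$. Then $X_{\mathfrak p}$ is a summand of $F^e_*(M_{\mathfrak p})$ for some $e$, so $\operatorname{rk}_{\mathfrak p}(X)$ is finite. If $\mathfrak p\notin\operatorname{Supp}X$, the term of $X$ is $0$, because $\operatorname{rk}_{\mathfrak p}(X)=0$ and $\mathrm{cs}(M\leadsto X)_{\mathfrak p}$ is finite by (F1) and (F3). If $\mathfrak p\in\operatorname{Supp}X$, the term is $\operatorname{rk}_{\mathfrak p}(M)\,s_{\mathfrak p}(X)\operatorname{rk}_{\mathfrak p}(X)$ by Theorem 2, and only those $X$ with $s_{\mathfrak p}(X)>0$ matter. Conversely, let $X$ be any indecomposable with $s_{\mathfrak p}(X)>0$. Then $X\in\mathrm{find}(D)$, so $\mathfrak p\in\operatorname{Supp}X$. By (4), since $\operatorname{rk}_{\mathfrak p}(M)>0$, we have $m_e(M\leadsto X)>0$ for large $e$, so $X\in\mathrm{find}(M)$. Therefore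
$$\sum_{X\in\mathrm{find}(M)}\mathrm{cs}(M\leadsto X)_{\mathfrak p}\,\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)\sum_{X\in\mathrm{find}(D)}s_{\mathfrak p}(X)\operatorname{rk}_{\mathfrak p}(X).$$

**Step 5: apply Theorem 3.** The sum on the right is $1$ if some F-contributor has $\mathfrak p$ as an associated prime, and $0$ otherwise. In the first case (1) holds, and every such F-contributor $X$ has $s_{\mathfrak p}(X)>0$, so it lies in $\mathrm{find}(M)$ by Step 4. $\blacksquare$

The hypothesis of the conjecture supplies an F-contributor with associated prime $\mathfrak p$, so the conjecture holds.
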